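# A sign that the realizations of a matroid carry and that its circuits can read

## 1. Twelve monomial equations on the complete graph $K_4$

Let $I=\{1,2,3,4\}$. Attach a symbol $e_{ij}=e_{ji}$ to each of the six edges of the complete graph on $I$, and a symbol $f_{ij}$ to each of the twelve ordered pairs $i\neq j$. Let $S$ be the set of these 18 symbols. Whenever $\{i,j,k,l\}=I$, put
$$T_{i,l}=\{f_{ij},f_{ik},e_{il}\}.$$
There is one such triple for each ordered pair $(i,l)$, so twelve in all. We call them *special*. Now look for nonzero complex numbers $x(s)$, $s\in S$, whose product over every special triple is $1$: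
$$x(f_{ij})\,x(f_{ik})\,x(e_{il})=1\qquad\text{whenever }\{i,j,k,l\}=I. \tag{1}$$
Let $T\subseteq(\mathbb C^*)^S$ be the solution set, and put
$$w(x)=\frac{x(f_{12})\,x(f_{24})}{x(f_{34})\,x(f_{42})}. \tag{2}$$

**Proposition 1.** For $t=(t_{ij})\in(\mathbb C^*)^6$ and $\varepsilon\in\{\pm1\}^4$ define $x_{t,\varepsilon}$ by
$$x(e_{ij})=t_{ij}^2,\qquad x(f_{ij})=\varepsilon_i\,\frac{t_{ij}}{t_{ik}t_{il}}\qquad(\{i,j,k,l\}=I). \tag{3}$$
Then $T$ is the set of all $x_{t,\varepsilon}$. Moreover $w(x_{t,\varepsilon})=\varepsilon_1\varepsilon_2\varepsilon_3\varepsilon_4\in\{\pm1\}$, and the two sets $T_\pm=\{x\in T: w(x)=\pm1\}$ are irreducible.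

**Step 1: the $x_{t,\varepsilon}$ are solutions.** This is a substitution: the left side of (1) is $\varepsilon_i^2\cdot\frac{t_{ij}}{t_{ik}t_{il}}\cdot\frac{t_{ik}}{t_{ij}t_{il}}\cdot t_{il}^2=1$.

**Step 2: there are no other solutions.** The purpose is to solve (1) one vertex at a time. Let $x\in T$ and let $h_i=x(f_{ij})x(f_{ik})x(f_{il})$ be the product of the three $f$-values at $i$. By (1), $x(f_{ij})x(f_{ik})=1/x(e_{il})$, so $h_i=x(f_{il})/x(e_{il})$, that is,
$$x(f_{il})=h_i\,x(e_{il})\qquad\text{for each } l\neq i.$$
Multiplying the three relations at $i$ gives $h_i=h_i^3\prod_{j\ne i}x(e_{ij})$, hence $h_i^2\prod_{j\neq i}x(e_{ij})=1$. The equations determine $h_i$ only up to sign, and this is where the signs come from. Choose $t_{ij}$ with $t_{ij}^2=x(e_{ij})$. Then $h_i=\varepsilon_i/(t_{ij}t_{ik}t_{il})$ with $\varepsilon_i=\pm1$, and $x(f_{il})=h_it_{il}^2=\varepsilon_i t_{il}/(t_{ij}t_{ik})$. So $x=x_{t,\varepsilon}$.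

**Step 3: the value of $w$.** From (3),
$$x(f_{12})x(f_{24})=\varepsilon_1\varepsilon_2\frac{t_{12}}{t_{13}t_{14}}\cdot\frac{t_{24}}{t_{12}t_{23}}=\varepsilon_1\varepsilon_2\frac{t_{24}}{t_{13}t_{14}t_{23}},$$
$$x(f_{34})x(f_{42})=\varepsilon_3\varepsilon_4\frac{t_{34}}{t_{13}t_{23}}\cdot\frac{t_{24}}{t_{14}t_{34}}=\varepsilon_3\varepsilon_4\frac{t_{24}}{t_{13}t_{14}t_{23}}.$$
The quotient is $\varepsilon_1\varepsilon_2\varepsilon_3\varepsilon_4$.

**Step 4: irreducibility.** The purpose is to see that the individual signs $\varepsilon_i$ are not intrinsic; only their product is. Replace $t_{ij}$ by $-t_{ij}$. The $e$-values do not change. Each of the three values $x(f_{i*})$ contains $t_{ij}$ exactly once, in the numerator or in the denominator, and so does each $x(f_{j*})$. The other $f$-values do not contain it. So the effect is the same as flipping $\varepsilon_i$ and $\varepsilon_j$. By such flips every $x\in T$ with $w(x)=w$ can be written with $\varepsilon=(w,1,1,1)$. Hence $T_w$ is the image of the irreducible variety $(\mathbb C^*)^6$ under a morphism, so it is irreducible. $\square$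

So $T$ falls into two disjoint closed irreducible pieces, told apart by a sign. The sign is a property of *four* of the unknowns: it is not visible on any one unknown, on a ratio of two, or on the product over a special triple.

Here is what this is for. We shall place each number $x(s)$ as a vector on one of three planes in $\mathbb C^3$, in such a way that an equation "product $=1$" says that three vectors are linearly dependent. Then (1) describes the realizations of a rank-3 matroid on 18 elements, and these realizations come in two families, $w=1$ and $w=-1$. The equation $w=1$ itself will say that three planes, each spanned by two of the vectors, share a line. The matroid does not record this. A finer object, the derived matroid, does record it. The upshot is a counterexample to a conjecture, which we now state.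

## 2. Realization spaces, circuit vectors and derived matroids

All realizations are over $\mathbb C$. Let $M$ be a matroid of rank $d$ on $[n]$; its *nullity* is $n-d$. Let $\mathcal C(M)$ be its set of circuits.

**Definition (realization space).** A realization of $M$ is a tuple $\mathbf v=(v_1,\dots,v_n)$ of vectors in $\mathbb C^d$ whose linear matroid is $M$. The set $\Gamma_M\subseteq(\mathbb C^d)^n$ of all realizations is the realization space. It is cut out by conditions $\det=0$ and $\det\neq0$ on $d$-tuples of the vectors, so it is a quasi-affine variety, possibly reducible.

We also write a realization as a $d\times n$ matrix with columns $v_i$.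

**Definition (circuit vector, derived matroid).** For a realization $\mathbf v$ and a circuit $c$, the linear dependencies among $(v_i)_{i\in c}$ form a one-dimensional space. Let $r_c\in\mathbb C^n$ be a nonzero vector supported on $c$ that spans it, so $\sum_{i\in c}(r_c)_iv_i=0$; it is unique up to a nonzero scalar, and all entries $(r_c)_i$ with $i\in c$ are nonzero. The Oxley–Wang derived matroid $\delta_{\mathrm{OW}}(\mathbf v)$ is the matroid on the ground set $\mathcal C(M)$ in which a set of circuits is independent iff the corresponding vectors $r_c$ are linearly independent.

For example, let $M=U_{2,4}$, realized by $(1,0),(0,1),(1,1),(1,t)$ with $t\ne0,1$. The circuits are the four triples, with circuit vectors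
$$r_{123}=(1,1,-1,0),\quad r_{124}=(1,t,0,-1),\quad r_{134}=(1-t,0,t,-1),\quad r_{234}=(0,t-1,1,-1).$$
They lie in the two-dimensional space of all dependencies, and no two are proportional, since their supports differ. So $\delta_{\mathrm{OW}}(\mathbf v)=U_{2,4}$, for every $t$.

The derived matroid may depend on $\mathbf v$ (Section 4 has an example), so one passes to generic points.

**Lemma 2.** For each irreducible component $\Gamma$ of $\Gamma_M$ there is a nonempty Zariski-open subset of $\Gamma$ on which $\delta_{\mathrm{OW}}(\mathbf v)$ is constant.

*Proof.* First we choose $r_c$ as a regular function of $\mathbf v$. Let $c=\{a_1,\dots,a_m\}$, and fix $D\subset[n]$ with $|D|=d-m+1$ such that $(c\setminus a_1)\cup D$ is a basis of $M$. All sets $c\setminus a_i$ are independent with the same closure, so every $(c\setminus a_i)\cup D$ is a basis. For $d+1$ vectors in $\mathbb C^d$ one has the Cramer relation $\sum_i(-1)^i\det(u_1,\dots,\widehat{u_i},\dots,u_{d+1})\,u_i=0$. Apply it to $v_{a_1},\dots,v_{a_m}$ followed by the vectors of $D$. The coefficients at elements of $D$ vanish, since their determinants contain all of the dependent set $(v_i)_{i\in c}$. The coefficient at $a_i$ is $\pm\det(v_{c\setminus a_i},v_D)\neq0$.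 This is a circuit vector, polynomial in $\mathbf v$. Now for each set of circuits, the points of $\Gamma$ where the corresponding rows have the largest rank attained on $\Gamma$ form a nonempty open set, given by the nonvanishing of some minor. Intersect these open sets over the finitely many sets of circuits; the intersection is nonempty because $\Gamma$ is irreducible. $\square$

**Definition (generic derived matroid).** The matroid of Lemma 2 is the generic Oxley–Wang derived matroid of $M$ attached to $\Gamma$. So $M$ has one for each irreducible component of $\Gamma_M$.

The following question is taken from Sean Dewar, Emiliano Liwski, Signe Lundqvist and Fatemeh Mohammadi, "Matroid liftability and Oxley–Wang derived matroids, with connections to scene analysis", arXiv:2610.01854 (2026).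

**Conjecture.** Every realizable matroid has a unique generic Oxley–Wang derived matroid: for every $M$ realizable over $\mathbb C$, the generic derived matroids of the different irreducible components of $\Gamma_M$ all coincide.

It is false.

**Theorem A.** There is an explicit rank-3 matroid $M$ on 18 elements whose realization space has exactly two irreducible components, with different generic Oxley–Wang derived matroids. Both components contain rational points.

**Theorem B.**
1. If $N$ is a realizable matroid of rank $\le2$ or nullity $\le2$, then $\Gamma_N$ is irreducible, so the conjecture holds for $N$. It fails for some matroid of rank 3 and for some matroid of nullity 3. More precisely, it fails for some matroid of rank $r$ and nullity $k$ whenever $r\ge3,\ k\ge15$ or $r\ge15,\ k\ge3$.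
2. For every $k\ge1$ there is a rank-3 matroid $M_k$ on $18k$ elements, with $M_1=M$, such that $\Gamma_{M_k}$ and $\Gamma_{M_k^*}$ each have exactly $2^k$ irreducible components, whose generic Oxley–Wang derived matroids are pairwise distinct. For $M_k^*$ these $2^k$ derived matroids form exactly $k+1$ isomorphism classes. In particular the two generic derived matroids of $M^*$ are not even isomorphic.

In Theorem A, "different" means different as matroids on the same labeled ground set $\mathcal C(M)$, which is what the conjecture is about. The last sentences of Theorem B concern isomorphism.

We shall use these standard facts freely. The image of an irreducible space under a continuous map is irreducible; a nonempty open subset of an irreducible space is irreducible and dense; the closure of an irreducible subset is irreducible; a product of irreducible complex varieties is irreducible; a limit in the usual topology lies in the Zariski closure. If a space is a disjoint union of finitely many nonempty closed irreducible subsets, these are its components.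

## 3. Rank at most 2, and a first look at nullity at most 2

In rank $0$ all elements are loops and $\Gamma_N$ is a point. In rank 1 a realization assigns a nonzero scalar to each non-loop and $0$ to each loop, so $\Gamma_N$ is a power of $\mathbb C^*$. In rank 2, suppose there are $m$ parallel classes and $q$ non-loops. Choose one representative in each class. A realization is given by $m$ pairwise independent vectors in $\mathbb C^2$, which form a nonempty open subset of $(\mathbb C^2)^m$, and then by $q-m$ nonzero scalars expressing the other non-loops as multiples of their representatives. This is a product of irreducible varieties. So in rank $\le2$ the space $\Gamma_N$ is irreducible, and there is nothing to compare.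

In nullity $\leq2$ the derived matroid is even the same for every realization. The dependency space has dimension at most $2$, the circuit vectors are nonzero, and two of them are never proportional because their supports differ. So $\delta_{\mathrm{OW}}(\mathbf v)$ is the uniform matroid of rank $\min(2,|\mathcal C(N)|)$ on $\mathcal C(N)$. That $\Gamma_N$ is itself irreducible for nullity $\le2$ will follow from duality in Section 11.

Hence a counterexample needs rank at least 3 and nullity at least 3.

## 4. Six vectors and three planes with a common line

In rank 3 there is a simple configuration of circuits whose dependence can be read geometrically.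

**Lemma 3.** Let $N$ have rank 3 and let $a,a',b,b',c,c'$ be six elements such that
$$C_1=\{a,a',b,b'\},\quad C_2=\{a,a',c,c'\},\quad C_3=\{b,b',c,c'\}$$
are circuits. For a realization $\mathbf v$ put $P=\langle v_a,v_{a'}\rangle$, $Q=\langle v_b,v_{b'}\rangle$, $R=\langle v_c,v_{c'}\rangle$. Then $r_{C_1},r_{C_2},r_{C_3}$ are linearly dependent iff $P\cap Q\cap R\neq0$.

*Proof.* Two elements of a 4-circuit are independent, so $P,Q,R$ are planes. They are pairwise distinct because each $C_i$ has rank 3. So $P\cap Q$, $P\cap R$, $Q\cap R$ are lines (one-dimensional).

Suppose $0\neq z\in P\cap Q\cap R$, and write $z=\alpha v_a+\alpha'v_{a'}=\beta v_b+\beta'v_{b'}=\gamma v_c+\gamma'v_{c'}$. Equating these expressions two at a time gives, in the blocks $(a,a'\,|\,b,b'\,|\,c,c')$, the dependencies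
$$(\alpha,\alpha'|-\beta,-\beta'|0,0),\qquad(\alpha,\alpha'|0,0|-\gamma,-\gamma'),\qquad(0,0|\beta,\beta'|-\gamma,-\gamma').$$
They are nonzero because $z\ne0$, and they are supported in $C_1,C_2,C_3$. By one-dimensionality they are multiples of $r_{C_1},r_{C_2},r_{C_3}$. The second is the sum of the other two, so the $r_{C_i}$ are dependent.

Conversely let $\sum_i\mu_ir_{C_i}=0$ be a nontrivial relation. Any two of the $r_{C_i}$ are independent, as their supports differ, so all $\mu_i$ are nonzero. Restrict to the coordinates $a,a'$, where $r_{C_3}$ vanishes: there $r_{C_1}$ and $r_{C_2}$ are proportional. The vector $z_i=(r_{C_i})_av_a+(r_{C_i})_{a'}v_{a'}$ is nonzero for $i=1,2$. Because $r_{C_1}$ is a dependency, $z_1$ also equals minus a combination of $v_b,v_{b'}$, so $z_1$ spans $P\cap Q$. Likewise $z_2$ spans $P\cap R$. Since $z_1$ and $z_2$ are proportional, $P\cap Q=P\cap R$, and $P\cap Q\cap R\ne0$. $\square$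

Here is a small case. Take $N=U_{3,6}$ with the six vectors $(p,1)$, where $p$ runs over the plane points
$$(1,0),\ (2,0),\ (0,1),\ (0,3),\ (-1,-1),\ (-2,-2).$$
These lie in pairs on three lines through the origin. No three are collinear. A triple with two points on one of the three lines is not collinear, since its third point is off that line. A line through $(\alpha,0)$ and $(0,\beta)$ with $\alpha\in\{1,2\}$, $\beta\in\{1,3\}$ meets the diagonal at the point with both coordinates $\alpha\beta/(\alpha+\beta)>0$, which is neither $-1$ nor $-2$. So this realizes $U_{3,6}$, and $P\cap Q\cap R$ is spanned by $(0,0,1)$. By Lemma 3 the three circuits are dependent in $\delta_{\mathrm{OW}}$. Move the last point slightly off the diagonal: the matroid stays $U_{3,6}$, the three planes no longer share a line, and the circuits become independent. So the derived matroid is not constant on $\Gamma_{U_{3,6}}$. Since $\Gamma_{U_{3,6}}$ is open in $(\mathbb C^3)^6$, it is irreducible, and independence is the generic answer. This is no threat to the conjecture.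

We therefore want a rank-3 matroid with (at least) two components, such that the three planes share a line on one component and not, generically, on the other.

## 5. Products equal to 1 on three planes, and signs that do not survive

For $x\in\mathbb C^*$ put
$$p_1(x)=(0,1,-x),\qquad p_2(x)=(-x,0,1),\qquad p_3(x)=(1,-x,0). \tag{4}$$
Vectors $p_c(x)$ lie in the plane $\{u_c=0\}$, and for $c'\neq c$ the vectors $p_{c'}(x)$ do not lie in $\{u_c=0\}$. Two vectors $p_c(x),p_c(x')$ are independent iff $x\ne x'$. Expanding along the first row,
$$\det\begin{pmatrix}0&1&-x\\-y&0&1\\1&-z&0\end{pmatrix}=1-xyz. \tag{5}$$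
So collinearity of three points, one on each plane, is a monomial equation. A configuration with prescribed collinear triples of this kind leads to a monomial system, and such systems can have several irreducible pieces. Two natural attempts fail for definite reasons.

*Conjugate roots.* One may force a parameter of the configuration to be a root of an irreducible rational polynomial, so that the components of $\Gamma_M$ correspond to its roots. This never helps. Let $\rho$ be a field automorphism of $\mathbb C$, applied coordinatewise. The conditions defining $\Gamma_M$ have integer coefficients, so $\rho$ maps $\Gamma_M$ to itself. It maps the zero set of a polynomial $F$ to the zero set of the polynomial $F^\rho$, so it is a homeomorphism for the Zariski topology and permutes the components. If $r_c$ is a circuit vector of $\mathbf v$, then $\rho(r_c)$ is one of $\rho(\mathbf v)$, and $\rho$ preserves ranks of matrices. So $\delta_{\mathrm{OW}}(\rho(\mathbf v))=\delta_{\mathrm{OW}}(\mathbf v)$, and conjugate components have the same generic derived matroid. The discrete parameter must take two values that no automorphism exchanges, and the simplest choice is $\pm1$.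

*A sign between two points of one plane.* The easiest monomial system with a sign has two parameters on each plane:
$$a_1b_1c_1=1,\qquad a_1b_2c_2=1,\qquad a_2b_1c_2=1,\qquad a_2b_2c_1=1.$$
Multiplying the first two and the last two gives $a_1^2b_1b_2c_1c_2=1=a_2^2b_1b_2c_1c_2$, so $a_1=\pm a_2$. If $a_1=a_2$, then $p_1(a_1)=p_1(a_2)$, and two elements of the simple matroid we wanted to realize have become equal. So only $a_2=-a_1$ survives; then the equations give $c_2=-c_1$ and $b_2=-b_1$, and we are left with a single family. The attempt breaks because the sign is the ratio of two parameters on the same plane, and the value $+1$ of such a ratio is forbidden by the matroid. In the same way a sign that is the product of three parameters, one on each plane, has its value $1$ prescribed or forbidden by the matroid.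

What is needed is a sign which is neither. The function $w$ of (2) is one: it compares the product of two parameters on two different planes with another such product. Its two values leave the matroid the same. And we shall see that $w=1$ is exactly a condition $P\cap Q\cap R\ne0$ as in Lemma 3.

## 6. The matroid $M$ on 18 elements

Color the pairs of elements of $I$: $\{12,34\}$ gets color 1, $\{13,24\}$ color 2, $\{14,23\}$ color 3. Let the *class* $E_c$ be the set of the six elements $e_{ij},f_{ij}$ for which $\{i,j\}$ has color $c$. So
$$E_1=\{e_{12},e_{34},f_{12},f_{21},f_{34},f_{43}\},$$
and similarly for $E_2$ and $E_3$. Call a triple *colorful* if it has one element in each class. The three pairs at a vertex $i$ have three different colors, so the twelve special triples $T_{i,l}$ are colorful.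

**Definition (the matroid $M$).** $M$ is the simple matroid of rank 3 on $S$ whose dependent 3-sets are exactly the 3-subsets of the classes and the 12 special triples.

A simple rank-3 matroid is determined by its dependent 3-sets. That this $M$ exists, and is realizable, is a consequence of Section 7.

For $x\in(\mathbb C^*)^S$ let $p(x)$ be the tuple with $p(x)_s=p_c(x(s))$ for $s\in E_c$. Call $x$ *admissible* if $x$ is injective on each class, and for every colorful triple $\{a,b,c\}$ we have $x(a)x(b)x(c)=1$ iff the triple is special.

**Lemma 4.** $p(x)$ realizes $M$ iff $x$ is admissible.

*Proof.* Vectors of different classes are never proportional, by the remarks after (4), and vectors of one class are pairwise independent iff $x$ is injective on it. So simplicity is equivalent to injectivity on classes. Assume it. A triple inside a class lies in a plane, so it is dependent. A triple with exactly two elements in one class is independent: these two span $\{u_c=0\}$, and the third is outside. A colorful triple is dependent iff its product is $1$, by (5). So the dependent 3-sets are those of $M$ iff a colorful triple has product $1$ exactly when it is special. $\square$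

Let $X$ be the set of admissible $x$. Then $X\subseteq T$, and we put $X_\pm=X\cap T_\pm$.

## 7. Rational realizations of both signs

We show that neither value of $w$ is lost. Take
$$(t_{12},t_{13},t_{14},t_{23},t_{24},t_{34})=(2,3,5,7,11,13),\qquad\varepsilon=(\pm1,1,1,1),$$
and $x=x_{t,\varepsilon}$ as in (3). For instance $x(f_{12})=\pm\frac2{15}$, $x(f_{13})=\pm\frac3{10}$, $x(e_{14})=25$, and indeed $\frac{2}{15}\cdot\frac3{10}\cdot25=1$. Further, $x(f_{12})x(f_{24})=\pm\frac2{15}\cdot\frac{11}{14}=\pm\frac{11}{105}$, while $x(f_{34})x(f_{42})=\frac{13}{21}\cdot\frac{11}{65}=\frac{11}{105}$, so $w(x)=\pm1$.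

We have $|x(s)|=\prod t_{ij}^{\ell_s(ij)}$ with exponent vectors $\ell_s\in\mathbb Z^6$: the vector $\ell_{e_{ij}}$ is $2$ at $ij$ and $0$ elsewhere, and $\ell_{f_{ij}}$ is $+1$ at $ij$, $-1$ at $ik$ and $il$, and $0$ elsewhere.

**Lemma 5.** The 18 vectors $\ell_s$ are nonzero and distinct. For a colorful triple, $\ell_a+\ell_b+\ell_c=0$ iff the triple is special.

*Proof.* The support of $\ell_{e_{ij}}$ is the single edge $ij$. The support of $\ell_{f_{ij}}$ is the star of $i$, which determines $i$, and the position of $+1$ gives $j$. So the vectors are nonzero and distinct.

Now consider sums over a colorful triple. Modulo 2, $\ell_e\equiv0$ and $\ell_{f_{ij}}\equiv\mathrm{star}(i)\in\mathbb F_2^6$. The four stars sum to $0$, each edge lying in two of them, and this is their only nontrivial relation: if $A\subset I$ is a proper nonempty subset, then the edges between $A$ and its complement occur exactly once in $\sum_{i\in A}\mathrm{star}(i)$. So any three stars are independent.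

* One or three $f$'s: the sum mod 2 is a sum of one or three stars, repetitions allowed. After canceling a repeated pair it is a sum of one star or of three different stars, which is nonzero.
* Two $f$'s with different first indices: the sum mod 2 is a sum of two different stars, nonzero.
* No $f$'s: the sum has nonnegative entries, not all zero.
* Two $f$'s with the same first index, $\{f_{ij},f_{ik},e\}$: here $j\ne k$ because the two $f$'s are different elements. With $l$ the remaining index, $\ell_{f_{ij}}+\ell_{f_{ik}}$ is $-2$ at $il$ and $0$ elsewhere. So the total is $0$ iff $e=e_{il}$, that is, iff the triple is $T_{i,l}$. $\square$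

By unique factorization, $|x(s)|$ determines $\ell_s$, so $x$ is injective on $S$. For a colorful triple that is not special, the product has absolute value $\neq1$; for a special one it is $1$ since $x\in T$. So $x$ is admissible, for either sign. We conclude that $X_+$ and $X_-$ are nonempty, that $M$ is a matroid, and that it has rational realizations $p(x)$ of both signs. As $X_\pm$ is defined in $T_\pm$ by finitely many inequations, it is a nonempty open subset of the irreducible $T_\pm$, so $X_\pm$ is irreducible.

## 8. The two components of $\Gamma_M$

The normal form $p(x)$ assumes that the three class planes are in general position. In a realization they need not be: the three planes may share a line. We must make sure that such realizations neither form a third component nor join the two families.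

**Step 1: a function on all of $\Gamma_M$ that extends $w$.** Let $v\in\Gamma_M$ and let $H_c$ be the span of $\{v_s:s\in E_c\}$, a plane. For $s\notin E_c$, the triple formed by $s$ and two elements of $E_c$ is independent, so $v_s\notin H_c$. In particular $H_1,H_2,H_3$ are distinct. Fix two elements $s_c,s'_c\in E_c$ for each $c$, and put $\varphi_c(u)=\det(v_{s_c},v_{s_c'},u)$, a functional with kernel $H_c$. Then $\varphi_c(v_s)\neq0$ for $s\notin E_c$. Since $f_{12},f_{34}\in E_1$ and $f_{24},f_{42}\in E_2$,
$$W(v)=\frac{\varphi_3(v_{f_{12}})}{\varphi_2(v_{f_{12}})}\cdot\frac{\varphi_1(v_{f_{24}})}{\varphi_3(v_{f_{24}})}\cdot\frac{\varphi_2(v_{f_{34}})}{\varphi_3(v_{f_{34}})}\cdot\frac{\varphi_3(v_{f_{42}})}{\varphi_1(v_{f_{42}})} \tag{6}$$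
is a regular function on $\Gamma_M$. Each fraction is unchanged when its vector is rescaled. Each of $\varphi_1,\varphi_2,\varphi_3$ occurs equally often in numerators and denominators, so $W$ does not change if the $\varphi_c$ are rescaled. Hence $W(v)$ depends only on the planes $H_c$ and on the four lines $\langle v_{f_{12}}\rangle,\langle v_{f_{24}}\rangle,\langle v_{f_{34}}\rangle,\langle v_{f_{42}}\rangle$, and it is invariant under $GL_3$.

**Step 2: realizations with class planes in general position.** The purpose is to describe the open set $U\subset\Gamma_M$ where $\varphi_1,\varphi_2,\varphi_3$ are linearly independent. For $v\in U$ some $g\in GL_3$ takes each $H_c$ to $\{u_c=0\}$. The image of a class-1 vector is $(0,p,q)$ with $p,q\ne0$, because the vector is neither in $H_2$ nor in $H_3$; so it is a nonzero multiple of a unique $p_1(x)$, with $x=-q/p$. Likewise a class-2 vector $(p,0,q)$ is a multiple of $p_2(-p/q)$, and a class-3 vector $(p,q,0)$ is a multiple of $p_3(-q/p)$. The resulting $x\in(\mathbb C^*)^S$ is admissible by Lemma 4. Conversely, $GL_3$ and rescaling preserve the matroid, and the class planes of $p(x)$ are the coordinate planes. So $U$ is the image of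
$$GL_3\times(\mathbb C^*)^S\times X\to\Gamma_M,\qquad(g,\lambda,x)\mapsto(\lambda_s\,g\,p(x)_s)_{s\in S}. \tag{7}$$
At such a point $\varphi_c\circ g$ is a nonzero multiple of the coordinate $u_c$. By Step 1 we may compute $W$ with the coordinates themselves. On $p_1(x)$ we have $u_3/u_2=-x$, and on $p_2(x)$ we have $u_1/u_3=-x$. So the four factors of (6) are $-x(f_{12})$, $-x(f_{24})$, $-1/x(f_{34})$, $-1/x(f_{42})$, and $W(v)=w(x)\in\{\pm1\}$. Let $U_\pm=U\cap W^{-1}(\pm1)$. It is the image of $GL_3\times(\mathbb C^*)^S\times X_\pm$, so it is irreducible and nonempty.

**Step 3: a normal form when the class planes share a line.** Let $v\in\Gamma_M\setminus U$. Then $\varphi_1,\varphi_2,\varphi_3$ are dependent and $H_1\cap H_2\cap H_3\ne0$; since the planes are distinct, the intersection is a line $\ell$. No $v_s$ lies on $\ell$, because it would lie in the plane of another class. Apply an element of $GL_3$ so that $\ell$ is spanned by $(0,0,1)$. The images of $H_1,H_2,H_3$ in $\mathbb C^3/\ell=\mathbb C^2$ are three distinct lines, and $GL_2$ acts transitively on triples of distinct lines, so we may take them to be spanned by $(0,1)$, $(-1,0)$, $(1,-1)$. The image of each $v_s$ is nonzero, and after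 rescaling it is the chosen vector. So up to $GL_3$ and rescaling, $v_s=q_c(y(s))$ for $s\in E_c$, with $y\in\mathbb C^S$ and
$$q_1(y)=(0,1,y),\qquad q_2(y)=(-1,0,y),\qquad q_3(y)=(1,-1,y). \tag{8}$$
One computes
$$\det\begin{pmatrix}0&1&y_1\\-1&0&y_2\\1&-1&y_3\end{pmatrix}=y_1+y_2+y_3. \tag{9}$$
Since $v$ realizes $M$, $y$ is injective on classes, and a colorful triple has $y$-sum $0$ iff it is special. This is the additive version of admissibility.

**Step 4: such realizations lie in the closure of $U_+$.** The purpose is to deform additive to multiplicative, by the exponential function. Put $x_\eta=\exp(\eta y)$ coordinatewise, $\eta\in\mathbb C$. For a special triple the product of the $x_\eta$-values is $\exp(0)=1$, so $x_\eta\in T$ for all $\eta$. If $\eta\neq0$ is small enough, then $\eta(y(a)-y(b))\notin2\pi i\mathbb Z$ for distinct $a,b$ in one class, and $\eta(y(a)+y(b)+y(c))\notin2\pi i\mathbb Z$ for the colorful triples that are not special. These are finitely many conditions, each on a nonzero number times $\eta$. So $x_\eta$ is admissible. By Proposition 1, $w(x_\eta)\in\{\pm1\}$; it is continuous in $\eta$, and $x_0$ is the all-ones point, with $w(x_0)=1$. Hence $w(x_\eta)=1$ for all $\eta$.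 For $\eta\neq0$ let
$$A_\eta(u)=\Bigl(u_1,\;u_2,\;-\frac{u_1+u_2+u_3}{\eta}\Bigr),$$
an element of $GL_3$. Then
$$A_\eta p_1(e^{\eta y})=\Bigl(0,1,\tfrac{e^{\eta y}-1}{\eta}\Bigr),\quad A_\eta p_2(e^{\eta y})=\Bigl(-e^{\eta y},0,\tfrac{e^{\eta y}-1}{\eta}\Bigr),\quad A_\eta p_3(e^{\eta y})=\Bigl(1,-e^{\eta y},\tfrac{e^{\eta y}-1}{\eta}\Bigr),$$
and as $\eta\to0$ these tend to $q_1(y)$, $q_2(y)$, $q_3(y)$. Undoing the $GL_3$-change and the rescaling of Step 3, we see that $v$ is a limit of points of $U_+$. So $v$ lies in the Zariski closure of $U_+$, and $W(v)=1$.

**Step 5: assembling the components.** By Steps 2 and 4, $W$ takes only the values $\pm1$ on $\Gamma_M$. So $\Gamma_M$ is the disjoint union of the closed sets $\Gamma_\pm=W^{-1}(\pm1)$. By Step 4, $\Gamma_-=U_-$, which is irreducible. Also by Step 4, every point of $\Gamma_+$ is in $U_+$ or in its closure, and $\Gamma_+$ is closed; so $\Gamma_+$ is the closure of $U_+$ in $\Gamma_M$, and is irreducible. Hence $\Gamma_M$ has exactly two irreducible components, $\Gamma_+$ and $\Gamma_-$. The sets $U_\pm=U\cap\Gamma_\pm$ are nonempty open subsets of them, and by Section 7 both contain rational points.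

## 9. Three circuits that tell $\Gamma_+$ from $\Gamma_-$

Let
$$C_1=\{f_{12},f_{24},f_{34},f_{42}\},\quad C_2=\{f_{12},f_{24},e_{14},e_{23}\},\quad C_3=\{f_{34},f_{42},e_{14},e_{23}\}. \tag{10}$$

**Step 1: these are circuits of $M$.** We need Lemma 3 to apply. Here $f_{12},f_{34}\in E_1$, $f_{24},f_{42}\in E_2$, $e_{14},e_{23}\in E_3$. A special triple contains two $f$'s, and they have the same first index. So no special triple contains $\{f_{12},f_{24}\}$ or $\{f_{34},f_{42}\}$, and the 3-subsets $\{f_{12},f_{24},e\}$ of $C_2$ and $\{f_{34},f_{42},e\}$ of $C_3$ are colorful and not special, hence independent. Every other 3-subset of a $C_i$ contains exactly two elements of one class, so it is independent. All 3-subsets of the 4-sets $C_i$ are independent and the rank is 3, so the $C_i$ are circuits.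

**Step 2: the three planes.** Let $v\in U$ and let
$$P=\langle v_{f_{12}},v_{f_{24}}\rangle,\qquad Q=\langle v_{f_{34}},v_{f_{42}}\rangle,\qquad R=\langle v_{e_{14}},v_{e_{23}}\rangle=H_3.$$
Whether $P\cap Q\cap R\neq0$ is not affected by $GL_3$ or by rescaling, so take $v=p(x)$. The plane through $p_1(a)=(0,1,-a)$ and $p_2(b)=(-b,0,1)$ is the kernel of the functional $(1,ab,b)$. With $a=x(f_{12})$, $b=x(f_{24})$, $a'=x(f_{34})$, $b'=x(f_{42})$, the planes $P,Q,R$ are the kernels of the rows of
$$\det\begin{pmatrix}1&ab&b\\1&a'b'&b'\\0&0&1\end{pmatrix}=a'b'-ab. \tag{11}$$
So $P\cap Q\cap R\neq0$ iff $ab=a'b'$ iff $w(x)=1$, that is, iff $W(v)=1$.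

**Step 3: conclusion.** By Lemma 3, $\{C_1,C_2,C_3\}$ is dependent in $\delta_{\mathrm{OW}}(\mathbf v)$ for all $\mathbf v\in U_+$, a nonempty open subset of $\Gamma_+$. It is independent for all $\mathbf v\in\Gamma_-=U_-$. A nonempty open subset of $\Gamma_+$ on which $\delta_{\mathrm{OW}}$ is constant meets $U_+$. So $\{C_1,C_2,C_3\}$ is dependent in the generic derived matroid of $\Gamma_+$ and independent in that of $\Gamma_-$. This proves Theorem A, and the conjecture is false. $\square$

## 10. Duality: circuit vectors of $N^*$ are hyperplanes of $N$

For Theorem B we must compare $\Gamma_N$ with $\Gamma_{N^*}$, and know the derived matroids on the dual side. Let $N$ be realizable of rank $r$ on a set $E$ of size $n$, and fix a basis $B$ of $N$. Regard realizations as $r\times n$ matrices $A$, and let $\Sigma_N\subseteq\Gamma_N$ be the set of those whose submatrix $A_B$ is the identity.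

**Step 1: components of $\Gamma_N$ and of $\Sigma_N$ correspond.** Every realization has $A_B$ invertible, and $GL_r$ preserves the matroid. So
$$GL_r\times\Sigma_N\to\Gamma_N,\qquad(g,A)\mapsto gA$$
is an isomorphism, with inverse $A\mapsto(A_B,A_B^{-1}A)$. Hence the components of $\Gamma_N$ are the sets $GL_r\cdot Z$ with $Z$ a component of $\Sigma_N$.

**Step 2: $\Sigma_N\cong\Sigma_{N^*}$.** Order $E$ with $B$ first. A matrix in $\Sigma_N$ is $(I\,|\,Z)$. The row space of $(-Z^{T}\,|\,I)$ is the orthogonal complement $L^\perp$ of the row space $L$ of $(I\,|\,Z)$, for the standard bilinear form. By Oxley, *Matroid Theory*, Thm 2.2.8, the matroid of $(-Z^T\,|\,I)$ is $N^*$. So $(I\,|\,Z)\mapsto(-Z^T\,|\,I)$ is an isomorphism from $\Sigma_N$ to the space $\Sigma_{N^*}$ formed with the basis $E\setminus B$ of $N^*$. (It is surjective because the same theorem applies to $N^*$.) Together with Step 1, components of $\Gamma_N$ and $\Gamma_{N^*}$ correspond. Call $v^*\in\Gamma_{N^*}$ *dual* to $v\in\Gamma_N$ if their row spaces are orthogonal complements of each other. If $V$ is a nonempty $GL_r$-invariant open subset of a component $\Gamma$ of $\Gamma_N$, then the duals of its points form a nonempty open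 subset of the corresponding component of $\Gamma_{N^*}$: under Step 1, $V=GL_r\cdot(V\cap\Sigma_N)$, and $V\cap\Sigma_N$ is open in the component $\Gamma\cap\Sigma_N$.

**Step 3: the derived matroid of a dual realization.** The purpose is to make $\delta_{\mathrm{OW}}(v^*)$ visible in $\mathbb C^r$. A vector $a$ is a dependency of the columns of a matrix iff it is orthogonal to all rows. So the dependencies of a realization with row space $L$ form $L^\perp$; in particular $\delta_{\mathrm{OW}}$ depends only on $L$. For $v^*$ dual to $v$, the dependencies form $(L^\perp)^\perp=L=\{(\varphi(v_s))_{s}:\varphi\text{ a linear functional on }\mathbb C^r\}$. The circuits of $N^*$ are the complements of the hyperplanes $H$ of $N$. A vector $(\varphi(v_s))_s$ is supported in the complement of $H$ iff $\varphi$ vanishes on $\langle v_s:s\in H\rangle$, which has dimension $r-1$. So the circuit vector is $(\varphi_H(v_s))_s$, where $\varphi_H$ is the functional, unique up to scalar, with kernel $\langle v_s:s\in H\rangle$. The map $\varphi\mapsto(\varphi(v_s))_s$ is injective, since the $v_s$ span. Therefore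
$$\delta_{\mathrm{OW}}(v^*)\text{ is the linear matroid of the functionals }\varphi_H,\ H\text{ running over the hyperplanes of }N. \tag{12}$$

As a small check, let $N=U_{2,4}$, so $N^*=U_{2,4}$. The hyperplanes are the four single points, and the $\varphi_H$ are four pairwise non-proportional functionals on $\mathbb C^2$. So (12) gives $U_{2,4}$, in agreement with Section 2.

## 11. Ranks and nullities where the conjecture holds or fails

**Step 1: rank $\le2$ or nullity $\le2$.** The aim is the positive half of Theorem B(1). Rank $\leq2$ was done in Section 3. If $N$ has nullity $\le2$, then $N^*$ has rank $\le2$, so $\Gamma_{N^*}$ is irreducible, and so is $\Gamma_N$ by Section 10.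

**Step 2: failure for $M^*$.** $M$ has rank 3 and nullity 15, so Theorem A settles that pair. Now $M^*$ has rank 15 and nullity 3. Consider the three sets $\{f_{12},f_{24}\}$, $\{f_{34},f_{42}\}$, $E_3$. They are rank-2 flats of $M$, that is, hyperplanes. For $E_3$ this is clear. The elements of $\{f_{12},f_{24}\}$ are in different classes; a third element in the flat they span would give a dependent triple that is not inside a class, hence a special triple containing both, and there is none by Section 9. The same holds for $\{f_{34},f_{42}\}$. By (12) the three complementary circuits of $M^*$ are dependent in $\delta_{\mathrm{OW}}(v^*)$ iff the functionals with kernels $P,Q,R$ are dependent, iff $P\cap Q\cap R\ne0$. For $v\in U$ this holds iff $W(v)=1$. The sets $U_\pm$ are $GL_3$-invariant, open and nonempty in $\Gamma_\pm$. So the two components of $\Gamma_{M^*}$ have different generic derived matroids.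

**Step 3: larger rank and nullity.** We show that failure persists when a loop or a coloop is added. Let $N$ have rank $r$ on $[n]$, and let the new element be $n+1$.

* Loop. Realizations of $N\oplus\text{loop}$ are the tuples $(v,0)$ with $v\in\Gamma_N$, so $\Gamma_{N\oplus\text{loop}}\cong\Gamma_N$. The circuits are those of $N$, with circuit vectors $(r_c,0)$, and the circuit $\{n+1\}$ with vector $e_{n+1}$, the last standard basis vector. So $\delta_{\mathrm{OW}}$ acquires a coloop as a direct summand.
* Coloop. Form $\Sigma$ for $N\oplus\text{coloop}$ with the basis $B\cup\{n+1\}$. For $s\notin B\cup\{n+1\}$ the column of $s$ has zero entry in the row of $n+1$, because the fundamental circuit of $s$ does not contain a coloop. So the matrices are block diagonal with blocks $A\in\Sigma_N$ and $(1)$, and $\Sigma_{N\oplus\text{coloop}}\cong\Sigma_N$. By Step 1 of Section 10 the components correspond. Circuits are unchanged and circuit vectors become $(r_c,0)$, so $\delta_{\mathrm{OW}}$ is unchanged.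

In both cases, different generic derived matroids stay different. A coloop raises the rank by one, a loop raises the nullity by one. Starting from $M$ (rank 3, nullity 15) and from $M^*$ (rank 15, nullity 3) we get failure for some matroid of rank $r$ and nullity $k$ whenever $r\ge3,k\ge15$ or $r\ge15,k\ge3$. This proves Theorem B(1). $\square$

The set of all pairs (rank, nullity) for which the conjecture fails is not determined here.

## 12. Several copies on the same three planes: $2^k$ components

Let $M_k$ be the simple rank-3 matroid on $S\times[k]$ whose dependent 3-sets are the 3-subsets of the classes $E_c\times[k]$ and the $12k$ special triples $T_{i,l}\times\{m\}$. So all copies use the same three planes, and collinearities across classes are prescribed only within a copy. Again existence comes from a realization. A triple of elements of $S\times[k]$ is colorful if it meets each class $E_c\times[k]$ once.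

**Step 1: normal form.** The proof of Lemma 4 uses only (4) and (5). So for $x\in(\mathbb C^*)^{S\times[k]}$, the tuple $p(x)$ realizes $M_k$ iff $x$ is admissible: injective on classes, with a colorful triple having product $1$ iff it is special. The special equations separate by copies, so their solution set is
$$T^k=\bigsqcup_{w\in\{\pm1\}^k}T_{w_1}\times\cdots\times T_{w_k},$$
with irreducible pieces. Let $X_w$ be the set of admissible points in the piece indexed by $w$.

**Step 2: every $X_w$ is nonempty.** Use $6k$ distinct primes $t^{(m)}_{ij}$, and in copy $m$ the signs $\varepsilon^{(m)}=(w_m,1,1,1)$. The exponent vectors lie in $\mathbb Z^{6k}=(\mathbb Z^6)^k$, that of $(s,m)$ being $\ell_s$ in the $m$-th block. By Lemma 5 the $\ell_s$ are nonzero and distinct, so all $18k$ exponent vectors are distinct and $x$ is injective. A colorful triple inside one copy has zero exponent sum iff it is special, again by Lemma 5. A colorful triple not inside one copy is split among copies as $2+1$ or $1+1+1$, so some copy contains exactly one of its elements; in that block the exponent sum is some $\ell_s\neq0$, and the product has absolute value $\ne1$. So $x$ is admissible. It follows that $M_k$ is a realizable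 matroid and that each $X_w$ is a nonempty open subset of an irreducible set, hence irreducible.

**Step 3: components.** We repeat Section 8. For $v\in\Gamma_{M_k}$ let $H_c$ be the plane spanned by class $c$. As before, no vector of another class lies in $H_c$. For each $m$ define $W_m$ by (6), using the elements $f_{12},f_{24},f_{34},f_{42}$ of copy $m$ and functionals $\varphi_c$ with kernel $H_c$ built from two fixed elements of $E_c\times[k]$. Each $W_m$ is regular and invariant under rescaling and $GL_3$. Let $U$ be the open set where the $\varphi_c$ are independent. As in Step 2 of Section 8, it is the image of $GL_3\times(\mathbb C^*)^{S\times[k]}\times\bigsqcup_wX_w$, and $W_m(v)=w(x|_{S\times\{m\}})$. So $U=\bigsqcup_wU_w$, where $U_w$ is irreducible, nonempty, and $(W_1,\dots,W_k)=w$ on it.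

If $v\notin U$, then up to $GL_3$ and rescaling $v=(q_c(y(s,m)))$, where $y\in\mathbb C^{S\times[k]}$ is injective on classes and a colorful triple has $y$-sum $0$ iff it is special, by (9). Then $x_\eta=\exp(\eta y)\in T^k$ for all $\eta$. It is admissible for small $\eta\ne0$, and each of its $k$ signs is $1$ by continuity from $\eta=0$. The same $A_\eta$ shows that $v$ is in the closure of $U_{(1,\dots,1)}$, and $W_m(v)=1$ for all $m$.

Hence all $W_m$ take only values $\pm1$, and $\Gamma_{M_k}$ is the disjoint union of the $2^k$ closed sets $\Gamma_w=\{W_m=w_m\ \forall m\}$. For $w\ne(1,\dots,1)$ we have $\Gamma_w=U_w$, and $\Gamma_{(1,\dots,1)}$ is the closure of $U_{(1,\dots,1)}$. So the $\Gamma_w$ are irreducible, they are the components, and $U_w=U\cap\Gamma_w$ is dense and open in $\Gamma_w$. By Section 10, $\Gamma_{M_k^*}$ also has exactly $2^k$ components.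

**Step 4: the derived matroids are pairwise distinct.** The arguments of Section 9 apply to the circuits (10) placed in copy $m$: their 3-subsets are independent in $M_k$ for the same reasons, $R=H_3$, and (11) holds. So on $U_w$ these three circuits are dependent in $\delta_{\mathrm{OW}}$ iff $w_m=1$. On the dual side, $\{f_{12},f_{24}\}\times\{m\}$ and $\{f_{34},f_{42}\}\times\{m\}$ are rank-2 flats, since no special triple contains either, and so is $E_3\times[k]$. By (12), for duals of points of $U_w$ the complementary circuits of $M_k^*$ are dependent iff $w_m=1$. Since $w$ can be read off from the derived matroid, the $2^k$ generic derived matroids of $M_k$ are pairwise distinct, and likewise for $M_k^*$.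

## 13. The $k+1$ isomorphism classes for $M_k^*$

Let $\delta_w$ be the generic derived matroid of the component of $\Gamma_{M_k^*}$ corresponding to $\Gamma_w$. A *line* of $M_k$ is a rank-2 flat. By (12), $\delta_w$ is the linear matroid of the functionals $\varphi_L$ on $\mathbb C^3$, where $L$ runs over the lines of $M_k$, for a suitable generic $v\in U_w$. For $v \in U$ the functionals of the three class lines are independent, so $\delta_w$ has rank 3. Different lines have different planes, since $L=\{s:v_s\in\ker\varphi_L\}$; so the $\varphi_L$ are pairwise non-proportional.

**Step 1: the lines of $M_k$.** We need to count lines through a point. The line through two elements of the same class is the class line, with $6k$ elements. Let $s,t$ be in different classes. A third element of their line gives a special triple. If $\{s,t\}$ lay in two special triples, with third elements $u\neq u'$, then $u,u'$ would be in the third class and $\{s,u,u'\}$ would be dependent, which it is not. So the line through $s$ and $t$ is $\{s,t\}$ or a special triple. Thus the lines are the three class lines, the special triples (exactly the 3-element lines), and 2-element lines. Each element lies in exactly two special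 triples: $e_{il}$ in $T_{i,l}$ and $T_{l,i}$, and $f_{ij}$ in $T_{i,k}$ and $T_{i,l}$, within its copy. So through $s$ there pass the class line and the lines joining $s$ to the $12k$ elements of the other classes. Four of these elements are absorbed in pairs by the two special triples, so the number of lines through $s$ is
$$1+(12k-4)+2=12k-1.$$

**Step 2: the elements of $M_k$ are visible in $\delta_w$.** A rank-2 flat of $\delta_w$ is spanned by two non-proportional functionals, which have a one-dimensional common kernel $q$. So it consists of all lines $L$ of $M_k$ whose plane $\langle v_s:s\in L\rangle$ contains $q$, where at least two such $L$ exist.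

* If $q$ is not spanned by any $v_s$, these lines are pairwise disjoint as subsets of $S\times[k]$: if $L\ne L'$ shared $s$, their planes would meet exactly in $\langle v_s\rangle$, so $q=\langle v_s\rangle$. Each has at least two elements, so there are at most $18k/2=9k$ of them.
* If $q=\langle v_s\rangle$, they are the lines containing $s$, because $L$ is a flat. There are $12k-1>9k$ of them.

Write $F_s=\{L:s\in L\}$. For $s\ne s'$ we have $F_s\neq F_{s'}$, since only one line contains both. So the rank-2 flats of $\delta_w$ with more than $9k$ elements are exactly the $F_s$, and $s\mapsto F_s$ is a bijection.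

**Step 3: isomorphisms come from automorphisms of $M_k$.** Let $\theta:\delta_w\to\delta_{w'}$ be an isomorphism, a bijection of the set of lines of $M_k$. It maps rank-2 flats to rank-2 flats of the same size, so there is a permutation $\sigma$ of $S\times[k]$ with $\theta(F_s)=F_{\sigma(s)}$. Then $s\in L$ iff $L\in F_s$ iff $\theta(L)\in F_{\sigma(s)}$ iff $\sigma(s)\in\theta(L)$. So $\theta(L)=\sigma(L)$. In particular $\sigma$ permutes the lines of the simple rank-3 matroid $M_k$, which determine it, so $\sigma\in\mathrm{Aut}(M_k)$, and $\theta$ is induced by $\sigma$.

**Step 4: isomorphism classes are orbits on sign vectors.** Let $\mathrm{Aut}(M_k)$ act on $\Gamma_{M_k}$ by $(\sigma v)_{\sigma(s)}=v_s$. This permutes the components. The plane of the line $\sigma(L)$ in $\sigma v$ is the plane of $L$ in $v$, so $\varphi_{\sigma(L)}$ for $\sigma v$ is $\varphi_L$ for $v$. Hence the dual component corresponding to $\sigma\Gamma_w$ has generic derived matroid $\sigma(\delta_w)$. If $\theta$ is as in Step 3, then $\sigma(\delta_w)=\delta_{w'}$, and since the $2^k$ derived matroids are pairwise distinct, $\sigma\Gamma_w=\Gamma_{w'}$. Conversely $\sigma\Gamma_w=\Gamma_{w'}$ gives $\sigma(\delta_w)=\delta_{w'}$,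 so $\delta_w\cong\delta_{w'}$. Isomorphism classes therefore correspond to the orbits of $\mathrm{Aut}(M_k)$ on $\{\pm1\}^k$ given by its action on the $\Gamma_w$. It remains to show that two sign vectors are in one orbit iff they have equally many entries $-1$; there are then $k+1$ orbits.

**Step 5: equally many $-1$'s means the same orbit.** A permutation $\pi$ of the copies is an automorphism of $M_k$. It preserves the class planes, so $W_{\pi(m)}(\sigma v)=W_m(v)$ for the corresponding $\sigma$, and $\sigma$ permutes the entries of $w$ by $\pi$. All vectors with a given number of $-1$'s are reached.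

**Step 6: an automorphism maps copies to copies.** Let $\sigma\in\mathrm{Aut}(M_k)$. By Step 1 the class lines are the only lines with more than 3 elements and the special triples are the only 3-element lines, so $\sigma$ permutes each family. The special triples of one copy cover it and form a connected hypergraph: $T_{i,k}\cap T_{i,l}=\{f_{ij}\}$, so the three triples with first index $i$ are linked, and $T_{i,l}\cap T_{l,i}=\{e_{il}\}$ links those of $i$ to those of $l$. Triples of different copies are disjoint. So the copies are the connected components of the hypergraph of special triples, and $\sigma$ maps copy $m$ to copy $\pi(m)$ for some permutation $\pi$. Write $\sigma(s,m)=(\sigma_m(s),\pi(m))$. Then $\sigma_m$ permutes the special triples of $M$ and permutes $E_1,E_2,E_3$, so $\sigma_m\in\mathrm{Aut}(M)$.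

**Step 7: reduction to one copy.** Suppose $\sigma\Gamma_w=\Gamma_{w'}$ and let $v\in\Gamma_w$. The restriction of $v$ to copy $m$ realizes $M$ with the same class planes $H_c$, so its value of $W$ is $W_m(v)=w_m$, and it lies in the component of $\Gamma_M$ of sign $w_m$. The restriction of $\sigma v$ to copy $\pi(m)$ is $\sigma_m$ applied to it, and its sign is $w'_{\pi(m)}$. So if every $\tau\in\mathrm{Aut}(M)$ that permutes the classes maps $\Gamma_+$ to itself and $\Gamma_-$ to itself, then $w'_{\pi(m)}=w_m$ for all $m$, and $w,w'$ have equally many entries $-1$.

**Step 8: automorphisms of $M$ that permute the classes preserve $\Gamma_+$ and $\Gamma_-$.** The purpose is to find something that only $\Gamma_+$ has. Let $D\subset\Gamma_M$ be the set of realizations whose class planes share a line. By Step 4 of Section 8, $D\subset\Gamma_+$. Let $\tau$ be as in Step 7. It permutes the two components $\Gamma_+,\Gamma_-$, and $\tau D=D$ because $\tau$ permutes the classes. If $D\ne\emptyset$, then $\tau\Gamma_+\supseteq\tau D=D$ meets $\Gamma_+$, and since $\Gamma_+\cap\Gamma_-=\emptyset$ we get $\tau\Gamma_+=\Gamma_+$, hence also $\tau\Gamma_-=\Gamma_-$.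

It remains to exhibit a point of $D$. Let $\lambda_{ij}$ be the logarithms of the six primes $t_{ij}$ of Section 7, and put
$$y(e_{ij})=2\lambda_{ij},\qquad y(f_{ij})=\lambda_{ij}-\lambda_{ik}-\lambda_{il}.$$
So $y(s)=\sum_{ij}\ell_s(ij)\lambda_{ij}$. The $\lambda_{ij}$ are linearly independent over $\mathbb Q$ by unique factorization. By Lemma 5, $y$ is injective, and a colorful triple has $y$-sum $0$ iff it is special. Consider the vectors $q_c(y(s))$, $s\in E_c$, of (8). Those of classes $1,2,3$ lie in the planes $u_1=0$, $u_2=0$, $u_1+u_2=0$ respectively, and vectors of the other classes do not: $(u_1,u_2,u_1+u_2)$ equals $(0,1,1)$, $(-1,0,-1)$, $(1,-1,0)$ on classes $1,2,3$. In particular vectors of different classes are not proportional. Two vectors of one class are independent because their last coordinates differ. So triples inside a class are dependent, triples with exactly two elements in one class are independent, and a colorful triple is dependent iff its $y$-sum is $0$ by (9), that is, iff it is special. So this tuple realizes $M$. Its class planes share the line spanned by $(0,0,1)$, so it lies in $D$.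

This proves that the orbits are determined by the number of entries $-1$. There are $k+1$ orbits, hence exactly $k+1$ isomorphism classes among the $2^k$ generic derived matroids of $M_k^*$. For $k=1$ this says that the two generic derived matroids of $M^*$ are not isomorphic. Together with Section 12 this proves Theorem B(2). $\square$
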